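# Absolute order below a Coxeter element, via quiver representations with a tensor action

## 1. Representations with values in a fusion category

Let $(W,S)$ be a Coxeter system with $S$ finite. Fix a product $c=s_1s_2\cdots s_n$ of all elements of $S$, each once, and let $m_{ij}$ be the labels. We begin with a category $\mathcal A$ built from $(W,c)$. It carries two structures at once: it is the representation category of an ordinary acyclic quiver, and a tensor category acts on it. The whole proof plays these two structures against each other.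

**Definition (fusion category).** A fusion category over $\mathbb C$ is a semisimple $\mathbb C$-linear abelian monoidal category with finite-dimensional Hom spaces, finitely many simple objects up to isomorphism, simple unit $\mathbf 1$, and a left and a right dual for every object. The simplest example is $\mathrm{Vec}$, the finite-dimensional vector spaces.

For $m\ge 4$ let $\mathcal C_m$ be the Verlinde category of $\mathfrak{sl}_2$ at level $m-2$ (Etingof–Gelaki–Nikshych–Ostrik, *Tensor Categories*, §8.18; Andersen–Paradowski 1995). We need only this: it is a fusion category with self-dual simples $L_0=\mathbf 1,L_1,\dots,L_{m-2}$ and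
$$L_1\otimes L_i\cong L_i\otimes L_1\cong L_{i-1}\oplus L_{i+1}\qquad(L_{-1}=L_{m-1}=0).\tag{1}$$
Define $U_0=1$, $U_1=X$, $U_{i+1}=XU_i-U_{i-1}$. By (1), with $X=[L_1]$, we get $[L_i]=U_i(X)$ for $i\le m-2$, and the case $i=m-2$ of (1) says $U_{m-1}(X)=0$. Since $U_0,\dots,U_{m-2}$ is a basis of $\mathbb Z[X]/(U_{m-1})$, this ring is the Grothendieck ring of $\mathcal C_m$. From $U_i(2\cos\theta)=\sin((i+1)\theta)/\sin\theta$ we see that the roots of $U_{m-1}$ are the $m-1$ distinct real numbers $2\cos(k\pi/m)$, $1\le k\le m-1$.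

*Example, $m=4$.* The simples are $\mathbf 1,L_1,L_2$ with $L_1\otimes L_1=\mathbf 1\oplus L_2$, $L_1\otimes L_2=L_1$, and $L_2\otimes L_2=\mathbf 1$. (In the ring $X^3=2X$, so $(X^2-1)^2=X^4-2X^2+1=1$.) The largest root is $X=\sqrt2$, and there $L_0,L_1,L_2$ take the values $1,\sqrt2,1$.

Let $\mathcal C$ be the Deligne product of the $\mathcal C_m$ over the finite labels $m\ge4$ that occur, with $\mathcal C=\mathrm{Vec}$ if there are none. Its simples are the external products of simples of the factors, and its Grothendieck ring is the tensor product of theirs. We replace $\mathcal C$ by an equivalent strict category. Let $\mathfrak B$ be its set of simples, all self-dual, $N=|\mathfrak B|$, and $R=K_0(\mathcal C)$. This is a commutative ring with $\mathbb Z$-basis $\mathfrak B$; $R\otimes\mathbb C$ is a product of copies of $\mathbb C$; and all characters of $R$ are real. Let $d:R\to\mathbb R$ be the character given by $k=1$ in each factor. Then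
$$d(b)>0\quad(b\in\mathfrak B),\qquad\text{since } d(L_i)=\frac{\sin\frac{(i+1)\pi}{m}}{\sin\frac{\pi}{m}}.\tag{2}$$

For $i\ne j$ let $A_{ij}=A_{ji}\in\mathcal C$ be $0$, $\mathbf 1$, $L_1\in\mathcal C_{m_{ij}}$, $\mathbf 1\oplus\mathbf 1$ according to $m_{ij}=2$, $m_{ij}=3$, $4\le m_{ij}<\infty$, $m_{ij}=\infty$. These are self-dual. With $a_{ij}=[A_{ij}]$,
$$d(a_{ij})=2\cos(\pi/m_{ij})\ \ (=2\text{ if }m_{ij}=\infty),\qquad \chi(a_{ij})\in\{2\cos(k\pi/m_{ij}):1\le k\le m_{ij}-1\}\tag{3}$$
for every character $\chi$ of $R$ when $m_{ij}<\infty$. For labels $2$ and $3$ this reads $0=2\cos\frac\pi2$ and $1=2\cos\frac\pi3$.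

**Definition (the category $\mathcal A$).** Objects are families $V=(V_i)_{1\le i\le n}$ with $V_i\in\mathcal C$, together with morphisms $f_{ij}:V_i\otimes A_{ij}\to V_j$ for $i<j$. A morphism $V\to V'$ is a family $g_i:V_i\to V'_i$ with $g_jf_{ij}=f'_{ij}(g_i\otimes\mathrm{id})$.

**First structure: a quiver.** Write $V_i\cong\bigoplus_{b}b\otimes H_{i,b}$ with $H_{i,b}=\mathrm{Hom}(b,V_i)$. Then
$$\mathrm{Hom}(V_i\otimes A_{ij},V_j)=\bigoplus_{b,b'}\mathrm{Hom}(b\otimes A_{ij},b')\otimes\mathrm{Hom}_{\mathbb C}(H_{i,b},H_{j,b'}).$$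
Choose bases of the spaces $\mathrm{Hom}(b\otimes A_{ij},b')$. Then $f_{ij}$ is the same as $[b\otimes A_{ij}:b']$ linear maps $H_{i,b}\to H_{j,b'}$ for each pair $(b,b')$. So $\mathcal A$ is identified with $\mathrm{rep}_{\mathbb C}\widetilde Q$, where $\widetilde Q$ has vertices $(i,b)$, has $[b\otimes A_{ij}:b']\in\{0,1,2\}$ arrows $(i,b)\to(j,b')$ for $i<j$, and no other arrows. It is acyclic, with $nN$ vertices.

*Example, $n=2$, $m_{12}=4$.* Here $N=3$ and $\widetilde Q$ has an arrow $(1,L_k)\to(2,L_l)$ exactly when $|k-l|=1$. This gives two quivers of type $A_3$: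
$$(1,L_0)\to(2,L_1)\leftarrow(1,L_2),\qquad (2,L_0)\leftarrow(1,L_1)\to(2,L_2).$$

**Second structure: an action.** For $Y\in\mathcal C$ put $F_Y(V_i,f_{ij})=(Y\otimes V_i,\mathrm{id}_Y\otimes f_{ij})$, also written $Y\otimes V$. Kernels and cokernels in $\mathcal A$ are computed at each $i$, and $Y\otimes-$ is exact on the semisimple category $\mathcal C$, so $F_Y$ is exact. Moreover $F_{\mathbf 1}=\mathrm{id}$ and $F_YF_Z=F_{Y\otimes Z}$. The Grothendieck group $\Lambda=K_0(\mathcal A)$ is $R^n=\bigoplus_iR\alpha_i$, where the simple at $(i,b)$ has class $\alpha_{(i,b)}=b\alpha_i$, and $[Y\otimes V]=[Y][V]$.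

Since $\mathcal A$ is hereditary, the only Ext groups are $\mathrm{Hom}$ and $\mathrm{Ext}^1$; we write $\mathrm{Ext}^*$ for both together.

**Definition ($\mathcal C$-stable).** A full subcategory of $\mathcal A$ is $\mathcal C$-stable if it is closed under all $F_Y$. For example, for fixed $i$, the objects concentrated at $i$ (meaning $V_j=0$ for $j\ne i$) form a $\mathcal C$-stable subcategory. The objects concentrated at the single vertex $(1,L_0)$ in the example above do not: $L_1\otimes-$ moves them to $(1,L_1)$.

**Lemma 1.1.** (i) Each $F_Y$ has a left and a right adjoint, each of the form $F_{Y'}$ and therefore exact. For suitable duals $Y',Y''$ of $Y$,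
$$\mathrm{Ext}^*(Y\otimes V,V')\cong\mathrm{Ext}^*(V,Y'\otimes V'),\qquad \mathrm{Ext}^*(V,Y\otimes V')\cong\mathrm{Ext}^*(Y''\otimes V,V').\tag{4}$$
(ii) If $\mathcal D\subseteq\mathcal A$ is $\mathcal C$-stable, so are $\{X:\mathrm{Ext}^*(\mathcal D,X)=0\}$ and $\{X:\mathrm{Ext}^*(X,\mathcal D)=0\}$.

*Proof.* A morphism $g:Y\to Z$ in $\mathcal C$ gives a natural transformation $F_Y\to F_Z$ with components $g\otimes\mathrm{id}_{V_i}$. These are morphisms of $\mathcal A$ by the interchange law
$$(g\otimes\mathrm{id}_{V_j})(\mathrm{id}_Y\otimes f_{ij})=(\mathrm{id}_Z\otimes f_{ij})(g\otimes\mathrm{id}_{V_i\otimes A_{ij}}).$$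
The assignment is compatible with composition and tensor product. Let $Y^*$ be a left dual, with $\mathrm{ev}:Y^*\otimes Y\to\mathbf 1$ and $\mathrm{coev}:\mathbf 1\to Y\otimes Y^*$. They give natural transformations $F_{Y^*}F_Y\to\mathrm{id}$ and $\mathrm{id}\to F_YF_{Y^*}$, and the triangle identities hold because they hold in $\mathcal C$. So $F_{Y^*}$ is left adjoint to $F_Y$. A right dual gives a right adjoint in the same way. A left adjoint of an exact functor preserves projectives. So if $F_Y$ is left adjoint to $F_{Y'}$, then $F_Y$ carries a projective resolution of $V$ to one of $Y\otimes V$, and applying $\mathrm{Hom}(-,V')$ gives the first isomorphism in (4). The second is the same statement with $F_{Y''}$ left adjoint to $F_Y$.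

(ii) If $\mathrm{Ext}^*(\mathcal D,X)=0$, then $\mathrm{Ext}^*(\mathcal D,Y\otimes X)\cong\mathrm{Ext}^*(Y''\otimes\mathcal D,X)=0$, because $Y''\otimes\mathcal D\subseteq\mathcal D$. The other case uses the first isomorphism. $\square$

What is this for? We shall use $\mathcal A$ to prove a statement about $W$ itself, in which no quiver appears.

## 2. Absolute order and the maps $x\mapsto T(x)$, $x\mapsto P(x)$

Let $T=\{wsw^{-1}:w\in W,\ s\in S\}$ be the set of reflections, and let $\ell_T$ be the length function for the generating set $T$.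

**Definition (absolute order).** $u\le_Tw$ if and only if $\ell_T(u)+\ell_T(u^{-1}w)=\ell_T(w)$.

A Coxeter element is a product of all elements of $S$, each once, in some order. Put $[1,c]_T=\{x:1\le_Tx\le_Tc\}$. For $x\in[1,c]_T$ let $T(x)=\{t\in T:t\le_Tx\}$ and let $P(x)=\langle T(x)\rangle$ be the reflection subgroup it generates. The question is whether $x$ and the order are completely visible in these data. Thomas Gobet ("Absolute moved spaces and noncrossing partition posets in arbitrary Coxeter groups", arXiv:2609.37867, 2026) conjectures that both $x\mapsto P(x)$ (to reflection subgroups ordered by inclusion) and $x\mapsto T(x)$ (to the power set of $T$) are isomorphisms of posets onto their images. This means: injective, with $x\le_Ty\iff f(x)\subseteq f(y)$. It is known in rank at most three. We prove it.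

**Theorem A.** Let $(W,S)$ be a Coxeter system with $S$ finite, $c$ a Coxeter element, $x,y\in[1,c]_T$. Then
$$x\le_Ty\iff T(x)\subseteq T(y)\iff P(x)\subseteq P(y).$$
Both maps are injective, hence isomorphisms of posets onto their images.

**Theorem B.** For $y\in[1,c]_T$:
1. $T(y)=T(c)\cap P(y)$;
2. $P(y)$ has exactly $\ell_T(y)$ canonical Coxeter generators (in Dyer's sense, recalled in Section 3), and $y$ is a product of these, each once, in some order. The Hurwitz action on reduced $T$-factorizations of $y$ is transitive, and every such factorization generates $P(y)$.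

**Elementary facts.** Let $\mathrm{Red}_T(w)$ be the set of factorizations of $w$ into $\ell_T(w)$ reflections. A Hurwitz move replaces two neighbors $(t,t')$ by $(tt't,t)$, and its inverse replaces them by $(t',t'tt')$; both preserve the product. We use the following without further mention.

* $x\le_Tw$ iff $x$ is a prefix product of an element of $\mathrm{Red}_T(w)$: concatenate reduced factorizations of $x$ and $x^{-1}w$.
* Any single factor of an element of $\mathrm{Red}_T(w)$ is $\le_Tw$: inverse Hurwitz moves bring it to the front.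
* $x\le_Tw$ implies $x^{-1}w\le_Tw$: the element $(x^{-1}w)^{-1}w=w^{-1}xw$ has the same length as $x$, since $\ell_T$ is conjugation invariant.
* $\le_T$ is transitive. If $u\le_Tv\le_Tw$, then $\ell_T(u^{-1}w)\le(\ell_T(v)-\ell_T(u))+(\ell_T(w)-\ell_T(v))$, and $\ell_T(u^{-1}w)\ge\ell_T(w)-\ell_T(u)$ always. It is antisymmetric: $x\le_Ty\le_Tx$ forces $\ell_T(x)=\ell_T(y)$, so $\ell_T(x^{-1}y)=0$.

**Rank two, by hand.** Let $W$ be dihedral, of order $2m$ or infinite, and $c=s_1s_2$. Then $\ell_T(c)=2$. For each reflection $t$ the element $tc$ has odd length in $s_1,s_2$, so it is a reflection. Hence $[1,c]_T=\{1\}\cup T\cup\{c\}$, with $T(1)=\emptyset$, $T(t)=\{t\}$, $T(c)=T$ and $P(1)=1$, $P(t)=\{1,t\}$, $P(c)=W$. Theorem A is visible. Already in $S_3$ the choice of interval matters: $(1\,2\,3)$ and $(1\,3\,2)$ have the same reflections below them, but only one of them lies in $[1,(1\,2\,3)]_T$.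

**Remark C (an arbitrary top element will not do).** In type $\widetilde A_2$ let $\alpha,\beta$ be the simple roots of $A_2$, identified with coroots, and let $\mathbf t_\lambda$ denote translation by $\lambda$. A product of two reflections is a translation iff their mirrors are parallel, and the translations obtained are the $\mathbf t_{k\gamma}$ with $\gamma$ a root and $k\in\mathbb Z$. Translations have determinant one on linear parts, so $\ell_T$ of them is even. Thus for $\lambda\neq0$, $\ell_T(\mathbf t_\lambda)=2$ iff $\lambda$ is an integer multiple of a root. Let $w=\mathbf t_{2\alpha+\beta}$, $x=\mathbf t_\alpha$, $y=\mathbf t_{2\alpha}$. The squared norm of $2\alpha+\beta$ is $8-4+2=6$, which is not of the form $2k^2$, so $\ell_T(w)\ne2$; and $w=\mathbf t_{2\alpha}\mathbf t_\beta$ gives $\ell_T(w)=4$. Since $x^{-1}w=\mathbf t_{\alpha+\beta}$ and $y^{-1}w=\mathbf t_\beta$ have length $2$, both $x,y\le_Tw$. But a reflection $t$ satisfies $t\le_T\mathbf t_{k\alpha}$ ($k\neq0$) iff $t\mathbf t_{k\alpha}$ is a reflection, iff $t$ has linear part $s_\alpha$.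 So $T(x)=T(y)$, hence $P(x)=P(y)$, while $x\ne y$. Injectivity of both maps fails on $[1,w]_T$. The hypothesis that $c$ is a Coxeter element is essential.

## 3. Cited facts on reflections and on quivers

**Reflections.** Roots are those of the standard geometric representation; $\beta_t$ is the positive root of $t\in T$. Put $\mathrm{Inv}(w)=\{t\in T:w^{-1}\beta_t<0\}$.

**(H)** (Dyer, *Proc. AMS* 2001; Igusa–Schiffler, *J. Algebra* 2010; Baumeister–Dyer–Stump–Wegener, *Proc. AMS Ser. B* 2014.) For a Coxeter element $c$ of a finite rank Coxeter system, $\ell_T(c)=|S|$ and the Hurwitz action on $\mathrm{Red}_T(c)$ is transitive. The same transitivity holds for Coxeter elements of standard parabolic subgroups, with reduced factorizations taken in the whole finite rank group.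

**(D)** (Dyer, *Reflection subgroups of Coxeter systems*, J. Algebra 1990, Thms 3.3, 4.4.) A reflection subgroup $W'$ has a canonical set $\chi(W')\subseteq T\cap W'$ such that $(W',\chi(W'))$ is a Coxeter system with set of reflections $T\cap W'$; its length function is $w\mapsto|\mathrm{Inv}(w)\cap W'|$. If a finite set $\Gamma$ of positive unit roots satisfies $B(\gamma,\gamma')\in\{-\cos\frac\pi m:m\ge2\}\cup(-\infty,-1]$ for all $\gamma\neq\gamma'$ in $\Gamma$, then $\{s_\gamma:\gamma\in\Gamma\}=\chi(\langle s_\gamma:\gamma\in\Gamma\rangle)$.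

*Example.* In $S_3$ the reflections $s_1$ and $s_1s_2s_1$ generate the whole group, but their unit roots have product $+\frac12$. The canonical generators are $s_1,s_2$.

**Lemma R.** If $X\subseteq T$ and $W'=\langle X\rangle$, every $t\in T\cap W'$ is $W'$-conjugate to an element of $X$.

*Proof.* Let $\mathcal K$ be the $W'$-class of $t$. For $s\in\chi(W')$ put $\varepsilon(s)=-1$ if $s\in\mathcal K$ and $\varepsilon(s)=1$ otherwise. Generators joined by an odd label are conjugate, so $\varepsilon$ extends to a homomorphism $W'\to\{\pm1\}$. Every reflection of $W'$ is $W'$-conjugate to an element of $\chi(W')$, so $\varepsilon=-1$ on it iff it lies in $\mathcal K$. If $X\cap\mathcal K=\emptyset$, then $\varepsilon$ is trivial on $\langle X\rangle=W'$, contradicting $\varepsilon(t)=-1$. $\square$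

**Quivers.** Let $\mathcal H$ be equivalent to the category of finite-dimensional $\mathbb C$-representations of an acyclic quiver with $p$ vertices. Put $\langle X,Y\rangle=\dim\mathrm{Hom}(X,Y)-\dim\mathrm{Ext}^1(X,Y)$.

**Definition (wide, exceptional).** A wide subcategory is a full subcategory closed under isomorphisms, kernels, cokernels and extensions, hence under summands; its $\mathrm{Ext}^1$ agrees with that of $\mathcal H$. We write $\mathrm{wide}(\dots)$ for the wide subcategory generated by given objects. $E$ is exceptional if $\mathrm{End}(E)=\mathbb C$ and $\mathrm{Ext}^1(E,E)=0$. $(E_1,\dots,E_r)$ is an exceptional sequence if all $E_i$ are exceptional and $\mathrm{Ext}^*(E_j,E_i)=0$ for $i<j$; it is complete if $r=p$.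

*Example.* For $1\to2$ the indecomposables are $S_1,S_2$ and $M$ with $0\to S_2\to M\to S_1\to0$. The wide subcategories are $0$, the additive categories of $S_1$, of $S_2$, of $M$, and everything. The complete exceptional sequences are $(S_1,S_2)$, $(M,S_1)$, $(S_2,M)$. Compare $c=s_1s_2$ in $S_3$, with its three reduced factorizations $s_1\cdot s_2=(s_1s_2s_1)\cdot s_1=s_2\cdot(s_1s_2s_1)$ and five elements below it.

**(Q0)** *For any $X$, the categories $\{Z:\mathrm{Ext}^*(X,Z)=0\}$ and $\{Z:\mathrm{Ext}^*(Z,X)=0\}$ are wide.* For the first, closure under extensions is clear. Let $f:Z\to Z'$ have kernel $K$, image $I$, cokernel $C$. Then $\mathrm{Hom}(X,I)\subseteq\mathrm{Hom}(X,Z')=0$, and $\mathrm{Ext}^1(X,I)$ is a quotient of $\mathrm{Ext}^1(X,Z)=0$. The long exact sequences of $0\to K\to Z\to I\to0$ and $0\to I\to Z'\to C\to0$ give $\mathrm{Ext}^*(X,K)=0=\mathrm{Ext}^*(X,C)$. The second is dual. Consequently, being perpendicular to a set of objects is the same as being perpendicular to the wide subcategory it generates.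

**(Q1)** (Schofield, *Proc. LMS* 1991; Geigle–Lenzing 1991.) If $(F_1,\dots,F_m)$ is exceptional, then $\{X:\mathrm{Ext}^*(F_j,X)=0\ \forall j\}$ and $\{X:\mathrm{Ext}^*(X,F_j)=0\ \forall j\}$ are wide and equivalent to the representation category of an acyclic quiver with $p-m$ vertices.

**(Q2)** (Crawley-Boevey 1993.) The braid group acts transitively by mutations on complete exceptional sequences up to isomorphism. A mutation replaces a neighboring pair $(E,F)$ by $(F',E)$ with $F'\in\mathrm{wide}(E,F)$ and $[F']=\pm([F]-\langle E,F\rangle[E])$. The inverse mutation gives $(F,E')$, similarly.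

**(Q3)** (Kac.) Dimension vectors of indecomposables are positive roots. For each positive real root there is exactly one indecomposable. $\langle\alpha,\alpha\rangle=1$ for real roots and $\le0$ for imaginary ones.

By (Q3) the class of an exceptional $E$ is a real root and determines $E$. Let $s_E$ be its reflection, for the form $(a,b)=\langle a,b\rangle+\langle b,a\rangle$. In an exceptional pair $(E,F)$ we have $\langle F,E\rangle=0$, so $[F']=\pm s_E[F]$ and $s_{F'}=s_Es_Fs_E$. So mutations act on $(s_{E_1},\dots,s_{E_p})$ by Hurwitz moves.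

**(Q4)** *If $(F_1,\dots,F_p)$ is complete in $\mathcal H$, then for $a\le b$*
$$\mathrm{wide}(F_a,\dots,F_b)=\{X:\mathrm{Ext}^*(F_j,X)=0\ (j>b),\ \mathrm{Ext}^*(X,F_j)=0\ (j<a)\}.$$
*Proof.* For $a=1$, $b=p$: by (Q2) the sequence can be mutated to the suitably ordered simples without leaving $\mathrm{wide}(F_1,\dots,F_p)$, which therefore is $\mathcal H$. In general apply (Q1) to $F_{b+1},\dots,F_p$. The resulting category contains $F_1,\dots,F_b$. Apply (Q1) inside it to $F_1,\dots,F_{a-1}$. So the right side is wide of quiver type with $b-a+1$ vertices, and it contains the complete exceptional sequence $F_a,\dots,F_b$. The first case applies to it. $\square$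

## 4. Labels $2,3,\infty$: absolute order as inclusion of wide subcategories

Let $\widetilde Q$ be any acyclic quiver with $p$ vertices and at most two arrows between any two vertices. Put $\mathcal A=\mathrm{rep}_{\mathbb C}\widetilde Q$, $\Lambda=K_0(\mathcal A)$ with simple classes $\alpha_v$, and $(a,b)=\langle a,b\rangle+\langle b,a\rangle$. Let $\widetilde W$ be the Coxeter group generated by the $s_v$, with label $2,3,\infty$ for $0,1,2$ arrows. Then $\Lambda\otimes\mathbb R$, with the form divided by $2$, is its standard geometric representation, so $\widetilde W$ acts faithfully on $\Lambda$. Let $\widetilde T$ be its set of reflections, $\tilde\ell$ its reflection length, $\preceq$ its absolute order, and $\mathrm{Red}$ its reduced factorizations. Order the vertices so that arrows go from smaller to larger, and let $\tilde c$ be the product of the $s_v$ in this order. Since $\dim\mathrm{Ext}^1(S_v,S_{v'})$ is the number of arrows $v\to v'$, the simples in this order form a complete exceptional sequence with reflections $(s_v)\in\mathrm{Red}(\tilde c)$.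 We call simples of a category of quiver type, listed in such an order, *ordered simples*.

**Step 1: a dictionary.** *The map $(E_i)\mapsto(s_{E_i})$ is a bijection from complete exceptional sequences up to isomorphism onto $\mathrm{Red}(\tilde c)$.* It is equivariant, and both sides are single orbits by (Q2) and (H), so it is onto. A reflection determines its positive root and hence $E$ by (Q3), so it is injective. Thus every $t\in\widetilde T$ with $t\preceq\tilde c$ is $s_{E_t}$ for a unique exceptional $E_t$, and $[E_t]=\beta_t$.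

**Step 2: a category for each element.** For $x\in[1,\tilde c]$ choose $(t_1,\dots,t_p)\in\mathrm{Red}(\tilde c)$ with $x=t_1\cdots t_r$ and set
$$\mathcal D(x)=\mathrm{wide}(E_{t_1},\dots,E_{t_r})=\{X:\mathrm{Ext}^*(E_{t_j},X)=0,\ j>r\},\tag{5}$$
the two sides being equal by (Q4). This is independent of the choice. For another choice $(t'_i)$, also $(t_1,\dots,t_r,t'_{r+1},\dots,t'_p)\in\mathrm{Red}(\tilde c)$, and by (Q4) $\mathrm{wide}(E_{t_1},\dots,E_{t_r})=\{X:\mathrm{Ext}^*(E_{t'_j},X)=0,\ j>r\}=\mathrm{wide}(E_{t'_1},\dots,E_{t'_r})$.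

**(P1)** *$\mathcal D(x)$ is of quiver type with $\tilde\ell(x)$ vertices. If $(t_1,\dots,t_r)\in\mathrm{Red}(x)$, then $(E_{t_i})$ is a complete exceptional sequence of $\mathcal D(x)$. Conversely, if $(F_1,\dots,F_r)$ is a complete exceptional sequence of $\mathcal D(x)$, then $s_{F_1}\cdots s_{F_r}=x$.*

*Proof.* The first claim is (Q1) applied to (5), and the second follows by extending to $\mathrm{Red}(\tilde c)$. For the converse, $(F_1,\dots,F_r,E_{t_{r+1}},\dots,E_{t_p})$ is complete in $\mathcal A$ by (5), so its reflections have product $\tilde c$ by Step 1; cancel $t_{r+1}\cdots t_p=x^{-1}\tilde c$. $\square$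

**(P2)** *For $x,y\in[1,\tilde c]$: $x\preceq y\iff\mathcal D(x)\subseteq\mathcal D(y)$. In particular, for $t\in\widetilde T$ with $t\preceq\tilde c$: $t\preceq x\iff E_t\in\mathcal D(x)$.*

*Proof.* "$\Rightarrow$": use a reduced factorization of $\tilde c$ through $x$ and then $y$. "$\Leftarrow$": let $(F_1,\dots,F_r)$ be a complete exceptional sequence of $\mathcal D(x)$. Its left perpendicular category $\{X\in\mathcal D(y):\mathrm{Ext}^*(X,F_j)=0\ \forall j\}$ has, by (Q1), ordered simples $G_1,\dots,G_e$ with $e=\tilde\ell(y)-\tilde\ell(x)$. Then $(F_1,\dots,F_r,G_1,\dots,G_e)$ is complete in $\mathcal D(y)$, and (P1) gives $y=x\,s_{G_1}\cdots s_{G_e}$. So $\tilde\ell(x^{-1}y)\le\tilde\ell(y)-\tilde\ell(x)$, that is, $x\preceq y$. The last claim is the case $\mathcal D(t)=\mathrm{wide}(E_t)$. $\square$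

**(P3)** *If $x\preceq y\preceq\tilde c$ and $z=x^{-1}y$, then $z\preceq\tilde c$ and $\mathcal D(z)=\{X\in\mathcal D(y):\mathrm{Ext}^*(X,\mathcal D(x))=0\}$.*

*Proof.* $z\preceq y\preceq\tilde c$. Let $(E_i)$ be a complete sequence of $\mathcal D(x)$. By (Q0) the right side is $\{X\in\mathcal D(y):\mathrm{Ext}^*(X,E_i)=0\ \forall i\}$, and by (Q1) it is of quiver type with $e=\tilde\ell(y)-\tilde\ell(x)$ vertices. Let $G_1,\dots,G_e$ be its ordered simples. Then $(E_1,\dots,E_r,G_1,\dots,G_e)$ is complete in $\mathcal D(y)$, so $s_{G_1}\cdots s_{G_e}=z$ by (P1). This is reduced, as $\tilde\ell(z)=e$. As $z\preceq\tilde c$, $\mathcal D(z)=\mathrm{wide}(G_1,\dots,G_e)$, which is the right side because the $G_i$ are all its simples. $\square$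

**(P4)** *Let $\widetilde P(x)=\langle t\in\widetilde T:t\preceq x\rangle$, and let $\xi_1,\dots,\xi_r$ be the classes of the simples of $\mathcal D(x)$. Then $\widetilde P(x)=\langle s_{\xi_1},\dots,s_{\xi_r}\rangle$. If $t\in\widetilde T$, $t\preceq\tilde c$ and $t\in\widetilde P(x)$, then $t\preceq x$, i.e. $E_t\in\mathcal D(x)$.*

*Proof.* If $t\preceq x$, then $E_t$ starts a complete exceptional sequence of $\mathcal D(x)$ by (P1). By (Q2) this is mutation equivalent to the ordered simples, and Hurwitz moves preserve the generated group; so $t\in\langle s_{\xi_i}\rangle$. Conversely each $s_{\xi_i}$ is a factor of a reduced factorization of $x$ by (P1), so $s_{\xi_i}\preceq x$. This proves the first claim.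

Now let $t\in\widetilde P(x)$, $t\preceq\tilde c$. By Lemma R, $t=gs_{\xi_i}g^{-1}$ with $g\in\widetilde P(x)$, so $\beta_t=\pm g\xi_i$. With the simples in exceptional order the matrix $\langle\xi_j,\xi_k\rangle$ is unitriangular, so the $\xi_j$ are linearly independent and $\bigoplus\mathbb Z\xi_j=K_0(\mathcal D(x))$. Euler forms agree, so $\widetilde P(x)$ acts there through the Weyl group of the quiver of $\mathcal D(x)$. Hence one of $\pm g\xi_i$ is a positive real root for that quiver, and by (Q3) it is $[Z]$ for an indecomposable $Z\in\mathcal D(x)$. As $[Z]$ is positive in $\Lambda$, $[Z]=\beta_t$. $Z$ is indecomposable in $\mathcal A$ because $\mathcal D(x)$ is closed under summands, so $Z\cong E_t$ by uniqueness in (Q3). $\square$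

**Theorem A when all labels are $2,3,\infty$.** Orient the diagram of $W$ by $c$ (two arrows for $\infty$), so $\widetilde W=W$ and $\tilde c=c$. If $P(x)\subseteq P(y)$, each $t\in T(x)$ satisfies $t\preceq c$ and $t\in P(y)$, so $E_t\in\mathcal D(y)$ by (P4). These $E_t$ generate $\mathcal D(x)$, so $\mathcal D(x)\subseteq\mathcal D(y)$ and $x\preceq y$ by (P2). For a label such as $4$ or $5$ there is no such quiver. The category of Section 1 supplies one, for a larger group.

## 5. The embedding $\varphi:W\to\widetilde W$ and the components of a reflection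

From now on $\mathcal A$ and $\widetilde Q$ are those of Section 1, so $p=nN$, and Section 4 applies with the vertices $(i,b)$ ordered by increasing $i$.

**Step 1: the homomorphism.** Put $\varphi(s_i)=\prod_{b\in\mathfrak B}s_{(i,b)}$; the factors commute. By duality and self-duality of $A_{ij}$,
$$[b\otimes A_{ij}:b']=\dim\mathrm{Hom}(b\otimes A_{ij},b')=\dim\mathrm{Hom}(b,b'\otimes A_{ij})=[b'\otimes A_{ij}:b].$$
So, whichever of $i,j$ is smaller, $(b'\alpha_j,b\alpha_i)=-[b'\otimes A_{ij}:b]$ for $j\ne i$. Hence $\varphi(s_i)(b'\alpha_j)=b'\alpha_j+\sum_b[b'\otimes A_{ij}:b]\,b\alpha_i=b'(\alpha_j+a_{ij}\alpha_i)$. That is, $\varphi(s_i)$ acts on $\Lambda=R^n$ as the $R$-linear map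
$$\sigma_i:\quad\alpha_i\mapsto-\alpha_i,\qquad\alpha_j\mapsto\alpha_j+a_{ij}\alpha_i\ (j\ne i).$$

Clearly $\sigma_i^2=1$. Let $m=m_{ij}<\infty$. For each character $\chi$ of $R$, on $\Lambda\otimes_R\mathbb R_\chi$ the maps $\sigma_i,\sigma_j$ are the reflections for the symmetric form $(\alpha_k,\alpha_k)=2$, $(\alpha_k,\alpha_l)=-\chi(a_{kl})$. On the plane spanned by $\alpha_i,\alpha_j$ this form is positive definite, since $|\chi(a_{ij})|<2$. So $\sigma_i\sigma_j$ is trivial on the orthogonal complement of the plane, and on the plane it is a rotation by twice the angle between the mirrors. By (3) that rotation angle is in $\frac{2\pi}m\mathbb Z$. Hence $(\sigma_i\sigma_j)^m=1$ on $\Lambda\otimes\mathbb C=\bigoplus_\chi\Lambda\otimes_R\mathbb C_\chi$. As $\widetilde W$ acts faithfully on $\Lambda$, $\varphi$ extends to a homomorphism $W\to\widetilde W$, and $W$ acts $R$-linearly on $\Lambda$ through it.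

**Step 2: comparison with the geometric representation.** By (3), $V:=\Lambda\otimes_{R,d}\mathbb R$ is the standard geometric representation of $W$ with simple roots of norm $2$. It is faithful, so $\varphi$ is injective. The map $\pi:\Lambda\to V$, $\sum v_i\alpha_i\mapsto\sum d(v_i)\alpha_i$, is $W$-equivariant, and by (2) it sends nonzero nonnegative vectors to nonzero nonnegative vectors. Finally $\varphi(c)=\tilde c$.

**Step 3: components.** Each reflection of $W$ becomes a product of $N$ commuting reflections, which we now name. For $u\in T$ fix $w\in W$ and $i$ with $u=ws_iw^{-1}$ and $w\alpha_i>0$, and put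
$$\tilde\beta_u=\varphi(w)\alpha_i,\qquad\Phi(u)=\mathfrak B\tilde\beta_u=\{\varphi(w)(b\alpha_i):b\in\mathfrak B\},\qquad\mathrm{comp}(u)=\{s_\rho:\rho\in\Phi(u)\}.$$

(a) *Signs.* Each $b\tilde\beta_u$ is a real root, and $\pi(b\tilde\beta_u)=d(b)\beta_u$ is positive, so $b\tilde\beta_u>0$. More generally, for $v\in W$, $\varphi(v)(b\tilde\beta_u)$ has the sign of $v\beta_u$. The $N$ roots in $\Phi(u)$ are pairwise orthogonal, because the $b\alpha_i$ are; $\prod_{\rho\in\Phi(u)}s_\rho=\varphi(u)$; and $R\tilde\beta_u$ is a free $R$-module of rank one.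

(b) *$\Phi(u)$ does not depend on $(w,i)$* (although $\tilde\beta_u$ may). Let also $u=w's_jw'^{-1}$ with $w'\alpha_j>0$, and $v=w'^{-1}w$. Then $vs_iv^{-1}=s_j$, so $\varphi(s_j)=\prod_bs_{\varphi(v)b\alpha_i}$. The image of $\varphi(s_j)-1$ on $\Lambda\otimes\mathbb Q$ is the span of $\{b\alpha_j\}$ and also the span of $\{\varphi(v)b\alpha_i\}$, since a product of reflections in orthogonal roots negates each of these roots. So $\varphi(v)b\alpha_i=\sum_{b'}n_{b'}b'\alpha_j$ with integers $n_{b'}$ and $2\sum n_{b'}^2=2$, that is, it is $\pm b'\alpha_j$ for one $b'$. Apply $\varphi(w')$: the roots $\varphi(w)b\alpha_i$ and $\varphi(w')b'\alpha_j$ are both positive, so they are equal. Hence one set is contained in the other, and they have the same size.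

(c) *$\mathrm{comp}(vuv^{-1})=\varphi(v)\,\mathrm{comp}(u)\,\varphi(v)^{-1}$ for $v\in W$.* Present $vuv^{-1}$ by $(vw,i)$ if $vw\alpha_i>0$ and by $(vws_i,i)$ otherwise. In both cases $\Phi(vuv^{-1})=\pm\varphi(v)\Phi(u)$ with one common sign.

(d) *For $u\ne u'$, elements of $\Phi(u)$ and $\Phi(u')$ have non-proportional images under $\pi$*, namely multiples of $\beta_u$ and $\beta_{u'}$. In particular $\Phi(u)\cap\Phi(u')=\emptyset$.

*Example, $m_{12}=4$.* For $u=s_1s_2s_1$ take $w=s_1$, $i=2$: $\tilde\beta_u=\alpha_2+L_1\alpha_1$. The three roots in $\Phi(u)$ are $\alpha_{(2,L_0)}+\alpha_{(1,L_1)}$, $\alpha_{(2,L_1)}+\alpha_{(1,L_0)}+\alpha_{(1,L_2)}$ and $\alpha_{(2,L_2)}+\alpha_{(1,L_1)}$. The first and third have product $0-1-1+2=0$.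

**Step 4: inversions of $\varphi(w)$ come from $W$.**

**(N)** *Let $w\in W$. Every positive real root $\rho$ of $\widetilde W$ with $\varphi(w)^{-1}\rho<0$ lies in $\Phi(u)$ for some $u\in T$.*

*Proof.* Write $\varphi(w)=s_{v_1}\cdots s_{v_m}$ in blocks $\prod_bs_{(i,b)}$ along a word of $w$. In the sequence $\rho,\ s_{v_1}\rho,\ s_{v_2}s_{v_1}\rho,\dots,\varphi(w)^{-1}\rho$ take the first negative root, say after applying $s_{v_k}$. A simple reflection makes only its own simple root negative among positive roots, so $\rho=s_{v_1}\cdots s_{v_{k-1}}\alpha_{v_k}$. Let $v_k=(i,b)$. The earlier letters of the same block fix $\alpha_{v_k}$. So $\rho=\varphi(w')(b\alpha_i)$, where $w'$ is a prefix of the word of $w$. As $\rho>0$, $\pi(\rho)=d(b)w'\alpha_i$ is nonnegative and nonzero, so $w'\alpha_i>0$. Hence $\rho\in\Phi(w's_iw'^{-1})$. $\square$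

**Step 5: reduced factorizations unfold.**

**(O)** *If $(t_1,\dots,t_n)\in\mathrm{Red}_T(c)$, then concatenating $\mathrm{comp}(t_1),\dots,\mathrm{comp}(t_n)$, in any order inside the blocks, gives an element of $\mathrm{Red}(\tilde c)$. Consequently, for $x\in[1,c]_T$: $\varphi(x)\in[1,\tilde c]$, $\tilde\ell(\varphi(x))=N\ell_T(x)$, and $\tau\preceq\varphi(x)$ for all $\tau\in\mathrm{comp}(t)$, $t\in T(x)$.*

*Proof.* The product is $\varphi(c)=\tilde c$, and the number of factors is $nN=\tilde\ell(\tilde c)$ by (H). For the consequences take a reduced factorization of $c$ that passes through $x$, and for the last one let it also start with $t$. $\square$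

## 6. From $P(x)\subseteq P(y)$ to $\varphi(x)\preceq\varphi(y)$, and reflections that do not descend

The argument that settled labels $2,3,\infty$ can now be run in $\widetilde W$.

**Lemma 6.1.** *Let $y\in[1,c]_T$. If $t\in T\cap P(y)$, then $\mathrm{comp}(t)\subseteq\widetilde P(\varphi(y))$. If moreover $t\le_Tc$, then $E_\tau\in\mathcal D(\varphi(y))$ for all $\tau\in\mathrm{comp}(t)$.*

*Proof.* By (O), $\mathrm{comp}(r)\subseteq\widetilde P(\varphi(y))$ for all $r\in T(y)$. As $\varphi(r)$ is the product of $\mathrm{comp}(r)$, $\varphi(P(y))\subseteq\widetilde P(\varphi(y))$. By Lemma R, $t=grg^{-1}$ with $g\in P(y)$, $r\in T(y)$, so $\mathrm{comp}(t)=\varphi(g)\,\mathrm{comp}(r)\,\varphi(g)^{-1}\subseteq\widetilde P(\varphi(y))$. If $t\le_Tc$, each $\tau\in\mathrm{comp}(t)$ satisfies $\tau\preceq\tilde c$ by (O), and (P4) gives $E_\tau\in\mathcal D(\varphi(y))$. $\square$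

**Lemma 6.2.** *If $x,y\in[1,c]_T$ and $P(x)\subseteq P(y)$, then $\varphi(x)\preceq\varphi(y)$.*

*Proof.* Let $(t_1,\dots,t_r)\in\mathrm{Red}_T(x)$. Each $t_i\in T(x)\subseteq P(x)\subseteq P(y)$ and $t_i\le_Tc$, so by Lemma 6.1 the objects $E_\tau$, $\tau\in\bigcup_i\mathrm{comp}(t_i)$, lie in $\mathcal D(\varphi(y))$. By (O) and (5) they generate $\mathcal D(\varphi(x))$. So $\mathcal D(\varphi(x))\subseteq\mathcal D(\varphi(y))$, and (P2) applies. $\square$

We want $x\le_Ty$. With $w=x^{-1}y$, we know that $\varphi(w)$ is a product of $N(\ell_T(y)-\ell_T(x))$ reflections of $\widetilde W$, and we want $w$ to be a product of $\ell_T(y)-\ell_T(x)$ reflections of $W$. The obvious try is to sort a reduced factorization of $\varphi(w)$ into blocks $\mathrm{comp}(u)$. It stops here: a reflection below $\tilde c$ need not belong to any block.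

**Example (type $\widetilde C_2$).** Let $n=3$, $m_{12}=m_{23}=4$, $m_{13}=2$. Again $\mathcal C=\mathcal C_4$ and $N=3$. The vertex $(2,L_1)$ is joined exactly to $(1,L_0),(1,L_2),(3,L_0),(3,L_2)$, and $\widetilde Q$ contains the full subquiver $(1,L_0)\to(2,L_1)\to(3,L_0)$ of type $A_3$. Let $E$ be its indecomposable with all dimensions one and $\rho=\alpha_{(1,L_0)}+\alpha_{(2,L_1)}+\alpha_{(3,L_0)}$. Here $\mathrm{End}(E)=\mathbb C$, and $\langle\rho,\rho\rangle=3-2=1$, so $\mathrm{Ext}^1(E,E)=0$ and $E$ is exceptional. By (Q1), $E$ extends to the right to a complete exceptional sequence, so $s_\rho\preceq\tilde c$ and $s_\rho$ starts an element of $\mathrm{Red}(\tilde c)$. But $\pi(\rho)=\alpha_1+\sqrt2\,\alpha_2+\alpha_3$ has norm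
$$2+4+2+2\cdot\sqrt2\cdot(-\sqrt2)+2\cdot\sqrt2\cdot(-\sqrt2)=0,$$
while $\pi$ sends $\Phi(u)$ to positive multiples of $\beta_u$, which have positive norm. So $s_\rho$ lies in no $\mathrm{comp}(u)$, and a factorization containing it cannot be sorted.

So factors must be chosen. Statement (N) says which roots are safe: those made negative by $\varphi(w)^{-1}$. The indecomposable injectives of $\mathcal D(\varphi(w))$ turn out to have such classes. And if $\mathcal D(\varphi(w))$ is $\mathcal C$-stable, tensoring by $\mathcal C$ keeps injectives injective, which will produce a full block $\Phi(u)$ from one of its members. We first obtain stability.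

## 7. The categories $\mathcal D(\varphi(x))$ are $\mathcal C$-stable

**Proposition 7.1.** *For $x\in[1,c]_T$, $\mathcal D(\varphi(x))$ is $\mathcal C$-stable.*

*Proof.* **Step 1: one block is perpendicular to the others.** For $(t_1,\dots,t_n)\in\mathrm{Red}_T(c)$ let $\mathcal E_i=\{E_\tau:\tau\in\mathrm{comp}(t_i)\}$, and let $\mathrm{add}\,\mathcal E_i$ consist of all finite direct sums of these objects. By (O) a block may be listed in any order and still gives an exceptional sequence, so different elements of $\mathcal E_i$ are $\mathrm{Ext}^*$-orthogonal in both directions. Hence maps between objects of $\mathrm{add}\,\mathcal E_i$ are block-diagonal matrices of scalars, and all extensions split. So $\mathrm{add}\,\mathcal E_i$ is wide, and by (Q4)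
$$\mathrm{add}\,\mathcal E_i=\{X:\mathrm{Ext}^*(\mathcal E_j,X)=0\ (j>i),\ \mathrm{Ext}^*(X,\mathcal E_j)=0\ (j<i)\}.\tag{6}$$

**Step 2: all blocks are stable.** For $(s_1,\dots,s_n)$, $\mathrm{add}\,\mathcal E_i$ consists of the objects concentrated at $i$, which is $\mathcal C$-stable. A Hurwitz move or inverse move keeps all blocks, one of them changing position, except for one new block. By (6) for the new factorization, the $\mathrm{add}$ of the new block is an intersection of perpendicular categories of the other, stable, categories. It is stable by Lemma 1.1. By (H) for $W$, all of $\mathrm{Red}_T(c)$ is reached.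

**Step 3: conclusion.** If $x=t_1\cdots t_r$, then $\mathcal D(\varphi(x))=\{X:\mathrm{Ext}^*(\mathcal E_j,X)=0,\ j>r\}$ by (5), which is stable by Lemma 1.1. $\square$

## 8. Injectives of $\mathcal D(\varphi(w))$ and descent to $W$

**Lemma D.** *Let $w\in W$ with $\varphi(w)\in[1,\tilde c]$ and $\mathcal D:=\mathcal D(\varphi(w))$ $\mathcal C$-stable. Put $q=\tilde\ell(\varphi(w))$. Then $N\mid q$ and $w$ is a product of $q/N$ reflections of $W$.*

*Proof.* Induction on $q$. If $q=0$, then $\varphi(w)=1$ and $w=1$. Let $q>0$. Let $X_1,\dots,X_q$ be the ordered simples of $\mathcal D$ and $\xi_i=[X_i]$, so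
$$\langle\xi_l,\xi_k\rangle=0\ (k<l),\qquad\langle\xi_k,\xi_k\rangle=1,\qquad\varphi(w)=s_{\xi_1}\cdots s_{\xi_q},\tag{7}$$
the last by (P1). Let $I_i,P_i$ be the injective hull and projective cover of $X_i$ in $\mathcal D$. As $\mathcal D$ is of acyclic quiver type, these are exceptional in $\mathcal D$, hence in $\mathcal A$.

**Step 1: compute the classes of $I_i$ and $P_i$.** We show $[I_i]=\eta_i:=s_{\xi_1}\cdots s_{\xi_{i-1}}\xi_i$ and $[P_i]=\zeta_i:=s_{\xi_q}\cdots s_{\xi_{i+1}}\xi_i$.

First, $\langle\xi_j,\eta_i\rangle=\delta_{ij}$. Since $\eta_i\in\xi_i+\mathrm{span}(\xi_1,\dots,\xi_{i-1})$, (7) gives this for $j\ge i$. For $j<i$ let $v=s_{\xi_{j+1}}\cdots s_{\xi_{i-1}}\xi_i\in\mathrm{span}(\xi_{j+1},\dots,\xi_i)$. Then $\langle v,\xi_j\rangle=0$, so $s_{\xi_j}v=v-\langle\xi_j,v\rangle\xi_j$ and $\langle\xi_j,s_{\xi_j}v\rangle=0$. Applying further $s_{\xi_l}$ with $l<j$ only adds multiples of such $\xi_l$, and $\langle\xi_j,\xi_l\rangle=0$. On the other hand $\langle X_j,I_i\rangle=\dim\mathrm{Hom}(X_j,I_i)=\delta_{ij}$. The Euler form on $K_0(\mathcal D)$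 is unitriangular in the $\xi$'s, hence nondegenerate, so $[I_i]=\eta_i$.

Next, $\langle\zeta_i,\xi_j\rangle=\delta_{ij}$. Since $\zeta_i\in\xi_i+\mathrm{span}(\xi_{i+1},\dots,\xi_q)$, this holds for $j\le i$. For $j>i$ let $v=s_{\xi_{j-1}}\cdots s_{\xi_{i+1}}\xi_i\in\mathrm{span}(\xi_i,\dots,\xi_{j-1})$. Then $\langle\xi_j,v\rangle=0$, so $s_{\xi_j}v=v-\langle v,\xi_j\rangle\xi_j$ and $\langle s_{\xi_j}v,\xi_j\rangle=0$. Applying further $s_{\xi_l}$ with $l>j$ adds multiples of $\xi_l$, and $\langle\xi_l,\xi_j\rangle=0$. Since $\langle P_i,X_j\rangle=\delta_{ij}$, $[P_i]=\zeta_i$.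

**Step 2: injective classes are inversions, so they come from $W$.** $\eta_i=[I_i]$ is a positive real root, and
$$\varphi(w)^{-1}\eta_i=s_{\xi_q}\cdots s_{\xi_i}\xi_i=-\zeta_i=-[P_i]<0.$$
By (N), $[I_i]=b_i\tilde\beta_{u_i}$ with $u_i\in T$, $b_i\in\mathfrak B$.

**Step 3: choose an extreme direction.** Let $U=\{u_1,\dots,u_q\}$. We want $u\in U$ such that
$$\beta_u=\sum_{u'\in U}\kappa_{u'}\beta_{u'},\ \kappa_{u'}\ge0\quad\Longrightarrow\quad\kappa_{u'}=0\text{ for }u'\ne u.\tag{8}$$
Let $M\subseteq U$ be minimal such that the $\beta_{u'}$, $u'\in M$, generate the cone spanned by all $\beta_{u'}$, $u'\in U$, and take $u\in M$. Given a relation as in (8), expand each $\beta_{u'}$ nonnegatively in $M$, obtaining $\beta_u=\sum_{m\in M}\lambda_m\beta_m$ with $\lambda_m\ge0$. If $\lambda_u<1$, then $\beta_u$ is in the cone of the others, against minimality. So $(\lambda_u-1)\beta_u+\sum_{m\ne u}\lambda_m\beta_m=0$ with nonnegative coefficients. As the $\beta_m$ are nonzero and nonnegative, all these coefficients vanish. So each $\beta_{u'}$ with $\kappa_{u'}>0$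 expands in $\beta_u$ alone, hence is proportional to $\beta_u$, and $u'=u$.

**Step 4: the whole block of $u$ consists of injectives.** Let $\mathfrak B_u\neq\emptyset$ be the set of $b\in\mathfrak B$ such that $b\tilde\beta_u$ is the class of an indecomposable injective of $\mathcal D$; by (Q3) this injective is unique up to isomorphism, and we call it $J_b$. Let $b_0\in\mathfrak B_u$ and $b\in\mathfrak B$. As $\mathcal D$ is stable, $b\otimes-$ restricts to $\mathcal D$ with an exact left adjoint on $\mathcal D$ (Lemma 1.1), so $\mathrm{Hom}(-,b\otimes J_{b_0})$ is exact on $\mathcal D$, i.e. $b\otimes J_{b_0}$ is injective in $\mathcal D$: $b\otimes J_{b_0}\cong\bigoplus I_i^{n_i}$. Taking classes and then applying $\pi$,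
$$bb_0\tilde\beta_u=\sum n_ib_i\tilde\beta_{u_i},\qquad d(b)d(b_0)\beta_u=\sum n_id(b_i)\beta_{u_i}.$$
By (8) and (2), $n_i\ne0$ only if $u_i=u$, in which case $b_i\in\mathfrak B_u$ and $I_i\cong J_{b_i}$. Two consequences follow.

Since $R\tilde\beta_u$ is free, $bb_0=\sum_{i:u_i=u}n_ib_i$ in $R$, so all constituents of $b\otimes b_0$ lie in $\mathfrak B_u$. Every $b'\in\mathfrak B$ is a constituent of $b\otimes b_0$ for some $b$, since it is a constituent of $b'\otimes b_0^*\otimes b_0$. So $\mathfrak B_u=\mathfrak B$.

Moreover, for all $b,b_0\in\mathfrak B$, $b\otimes J_{b_0}$ is a direct sum of objects $J_{b'}$. As every $Y\in\mathcal C$ is a direct sum of simples, $\mathcal J:=\mathrm{add}\{J_b:b\in\mathfrak B\}$ is $\mathcal C$-stable.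

**Step 5: split off $u$ and induct.** For $b\ne b'$ the roots $b\tilde\beta_u,b'\tilde\beta_u$ are orthogonal, and $\mathrm{Ext}^1$ vanishes between injectives of $\mathcal D$, so
$$0=(b\tilde\beta_u,b'\tilde\beta_u)=\dim\mathrm{Hom}(J_b,J_{b'})+\dim\mathrm{Hom}(J_{b'},J_b).$$
So the exceptional objects $J_b$ are pairwise $\mathrm{Ext}^*$-orthogonal and form an exceptional sequence in $\mathcal D$ in any order; in particular $N\le q$. Extend it to the right, by the ordered simples of its left perpendicular category in $\mathcal D$, to a complete one. By (P1) and $\prod_bs_{b\tilde\beta_u}=\varphi(u)$,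
$$\varphi(w)=\varphi(u)f_{N+1}\cdots f_q$$
with reflections $f_i$, and in total there are $q$ factors, so this is reduced. Hence $\varphi(u)\preceq\varphi(w)$, $\tilde\ell(\varphi(u))=N$, and $\varphi(uw)=\varphi(u)^{-1}\varphi(w)$ has length $q-N$ and lies in $[1,\tilde c]$. By (5), $\mathcal D(\varphi(u))=\mathrm{wide}(J_b:b\in\mathfrak B)=\mathcal J$ (orthogonal exceptionals, as in Section 7, Step 1). By (P3), $\mathcal D(\varphi(uw))=\{X\in\mathcal D:\mathrm{Ext}^*(X,\mathcal J)=0\}$, which is $\mathcal C$-stable by Lemma 1.1. By induction $N\mid q-N$ and $uw$ is a product of $(q-N)/N$ reflections. So $w=u(uw)$ is a product of $q/N$ reflections. $\square$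

**Corollary 8.1.** *For $x,y\in[1,c]_T$: $\varphi(x)\preceq\varphi(y)\Rightarrow x\le_Ty$.*

*Proof.* Let $w=x^{-1}y$. By (P3), $\varphi(w)\in[1,\tilde c]$ and $\mathcal D(\varphi(w))=\{X\in\mathcal D(\varphi(y)):\mathrm{Ext}^*(X,\mathcal D(\varphi(x)))=0\}$, which is $\mathcal C$-stable by Proposition 7.1 and Lemma 1.1. By (O), $\tilde\ell(\varphi(w))=N(\ell_T(y)-\ell_T(x))$. Lemma D gives $\ell_T(x^{-1}y)\le\ell_T(y)-\ell_T(x)$, and the reverse inequality is the triangle inequality. $\square$

## 9. Proof of Theorem A

If $x\le_Ty$, then $T(x)\subseteq T(y)$ by transitivity of $\le_T$, and $T(x)\subseteq T(y)$ implies $P(x)\subseteq P(y)$. Conversely, if $P(x)\subseteq P(y)$, then $\varphi(x)\preceq\varphi(y)$ by Lemma 6.2, and $x\le_Ty$ by Corollary 8.1. If $T(x)=T(y)$ or $P(x)=P(y)$, then $x\le_Ty\le_Tx$, so $x=y$ by antisymmetry. $\blacksquare$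

## 10. Canonical generators of $P(y)$: proof of Theorem B

**Part 1.** "$\subseteq$" is clear. Let $t\in T(c)\cap P(y)$. By Lemma 6.1, $\mathcal D(\varphi(t))=\mathrm{wide}(E_\tau:\tau\in\mathrm{comp}(t))\subseteq\mathcal D(\varphi(y))$. So $\varphi(t)\preceq\varphi(y)$ by (P2), and $t\le_Ty$ by Corollary 8.1.

**Part 2, Step 1: bound the length of $y$ in $P(y)$.** Let $k=\ell_T(y)$, and let $\xi_1,\dots,\xi_{kN}$ be the classes of the ordered simples of $\mathcal D(\varphi(y))$. They are positive roots of $\widetilde W$ with $(\xi_i,\xi_j)\in\mathbb Z_{\le0}$ for $i\ne j$, since there are no maps between different simples. After normalization the products are $0$, $-\frac12$ or $\le-1$. By (D) and (P4), $\{s_{\xi_i}\}=\chi(\widetilde P(\varphi(y)))$. As $\varphi(y)=s_{\xi_1}\cdots s_{\xi_{kN}}$, its length in this Coxeter system is at most $kN$. So by (D) at most $kN$ reflections of $\widetilde P(\varphi(y))$ have positive roots made negative by $\varphi(y)^{-1}$. For $t\in\mathrm{Inv}(y)\cap P(y)$, all $N$ elements of $\mathrm{comp}(t)$ are such reflections,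 by Lemma 6.1 and the sign statement (a) of Section 5; for distinct $t$ these sets are disjoint by (d). So $|\mathrm{Inv}(y)\cap P(y)|\le k$.

**Step 2: write $y$ with canonical generators.** Since $y$ is a product of elements of $T(y)$, $y\in P(y)$. By (D) and Step 1 its length with respect to $\chi(P(y))$ is at most $k$, and it is at least $\ell_T(y)=k$ because $\chi(P(y))\subseteq T$. So $y=g_1\cdots g_k$ with $g_i\in\chi(P(y))$. The $g_i$ are distinct: a repetition $g\,a\,g\,b=(gag^{-1})b$ would give $\ell_T(y)\le k-2$.

**Step 3: Hurwitz transitivity.** Let two elements of $\mathrm{Red}_T(y)$ be given. Their factors lie in $T(y)\subseteq T\cap P(y)$, so by (D) each is $hsh^{-1}$ with $s\in\chi(P(y))$, $h\in P(y)$. We do not yet know that $\chi(P(y))$ is finite, and (H) needs finite rank. So choose a finite set $J\subseteq\chi(P(y))$ containing $g_1,\dots,g_k$, all these $s$, and all letters of words for these $h$. Let $W_J=\langle J\rangle$. Then $(W_J,J)$ is a finite rank Coxeter system; let $T_J\subseteq T$ be its set of reflections. All factors of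 the two factorizations lie in $T_J$. Since $T_J\subseteq T$, $\ell_{T_J}(y)\ge\ell_T(y)=k$, so both factorizations, as well as $(g_1,\dots,g_k)$, lie in $\mathrm{Red}_{T_J}(y)$. As $y$ is a Coxeter element of the standard parabolic subgroup $\langle g_1,\dots,g_k\rangle$ of $(W_J,J)$, (H) shows that all three lie in one Hurwitz orbit. Hence $\mathrm{Red}_T(y)$ is a single Hurwitz orbit.

**Step 4: identify $P(y)$ and $\chi(P(y))$.** Hurwitz moves preserve the generated subgroup, so every element of $\mathrm{Red}_T(y)$ generates $\langle g_1,\dots,g_k\rangle$. Every $t\in T(y)$ occurs in an element of $\mathrm{Red}_T(y)$. Hence $T(y)\subseteq\langle g_1,\dots,g_k\rangle$ and $P(y)=\langle g_1,\dots,g_k\rangle$. Finally $\{g_1,\dots,g_k\}\subseteq\chi(P(y))$ generates $P(y)$, and no proper subset of the Coxeter generators of a Coxeter system generates the group. So $\chi(P(y))=\{g_1,\dots,g_k\}$ has exactly $k=\ell_T(y)$ elements, and $y=g_1\cdots g_k$ is a product of these, each once. $\blacksquare$
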